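\title{Quadratic growth of the tropical three-term Gale--Robinson recurrence}

\begin{abstract}
Let $p,q,r$ be positive integers with $\gcd(p,q,r)=1$, and let $(k_n)$ be the growth rate sequence of the three-term Gale--Robinson recurrence with parameters $p,q,r$, that is, the solution of its max-plus version with initial values $0,\dots,0,1$. We prove that, for $(p,q,r)\neq(1,1,1)$, the sequence $2Nk_n-n^2$ is periodic with least period $N=\gcd(p,q)r^2+\gcd(p,r)q^2+\gcd(q,r)p^2+pqr$. For $p<q<r$ this confirms a conjecture on these sequences. The proof gives a closed formula: $k_n$ is the minimum over $\mathbb Z^3$ of an explicit discrete convex function, lowered by $1$ along one arithmetic progression. The recurrence is lifted to the unit cubes of $\mathbb Z^3$ and verified there by an exchange argument.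
\end{abstract}

\section{Introduction}\label{sec:intro}

Let $p,q,r$ be positive integers and $m=p+q+r$. The three-term Gale--Robinson recurrence is
\begin{equation}\label{eq:GR}
x_{n+m}x_n=x_{n+p}x_{n+m-p}+x_{n+q}x_{n+m-q}+x_{n+r}x_{n+m-r}.
\end{equation}
Start it from $x_1=\dots=x_{m-1}=1$ and $x_m=t>0$. All terms are positive, and for each $n$ there is an integer $k_n$ such that $x_n/t^{k_n}$ tends to a positive limit as $t\to\infty$. Indeed, by induction on $n$, exponents add under multiplication, subtract under division, and a sum of positive terms has the largest exponent of its summands. Thus $k_n$ is the degree of the rational function $x_n(t)$, and it is determined by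
\begin{equation}\label{eq:rec}
\begin{gathered}
k_1=\dots=k_{m-1}=0,\qquad k_m=1,\\
k_{n+m}+k_n=\max\bigl(k_{n+p}+k_{n+m-p},\;k_{n+q}+k_{n+m-q},\;k_{n+r}+k_{n+m-r}\bigr)\quad(n\ge1).
\end{gathered}
\end{equation}
This is the \emph{growth rate sequence} of \eqref{eq:GR}.

How fast does $k_n$ grow? The recurrence does not say so at a glance. Every affine sequence $\alpha+\beta n$ satisfies it exactly. A quadratic sequence $\beta n^2$ misses it only by a bounded amount, whatever $\beta$ is, because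
\[
(n+m)^2+n^2-(n+p)^2-(n+m-p)^2=2p(m-p).
\]
So a solution of the form ``quadratic plus bounded'' is plausible, but its leading coefficient cannot be found by comparing leading terms; it is decided by the initial values and the arithmetic of $p,q,r$. Put
\begin{equation}\label{eq:N}
N=\gcd(p,q)\,r^2+\gcd(p,r)\,q^2+\gcd(q,r)\,p^2+pqr,\qquad c_n=2Nk_n-n^2,
\end{equation}
so that $k_n=(n^2+c_n)/(2N)$. The following conjecture is posed in \cite{Can}.

\medskip
\noindent\textbf{Conjecture.} \emph{If $1\le p<q<r$ and $\gcd(p,q,r)=1$, then $(c_n)_{n\ge1}$ is periodic with period $N$.}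
\medskip

The statement is known to hold for $p=1$, $q=2$ and every $r\ge3$. We prove it in general, and we do not need $p,q,r$ to be distinct.

\begin{theorem}\label{thm:main}
Let $p,q,r\ge1$ be integers with $\gcd(p,q,r)=1$, not necessarily distinct.
\begin{enumerate}
\item[(a)] If $(p,q,r)\ne(1,1,1)$, then $k_{n+N}=k_n+n+\frac N2$, that is, $c_{n+N}=c_n$, for all $n\ge1$.
\item[(b)] In that case $N$ is the least period of $(c_n)_{n\ge1}$, and $N$ is the only constant $N'>0$ for which $2N'k_n-n^2$ is bounded.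
\item[(c)] If $(p,q,r)=(1,1,1)$, then $k_n=\lfloor (n-1)/2\rfloor$, and $2N'k_n-n^2$ is not periodic for any $N'>0$.
\end{enumerate}
In particular the conjecture is true, and its statement holds for a triple of positive integers with greatest common divisor $1$ if and only if the triple is not $(1,1,1)$.
\end{theorem}

Part (a) comes from a closed formula for $k_n$. From now on $(p_1,p_2,p_3)=(p,q,r)$, and whenever the letters $i,j,l$ occur together, $\{i,j,l\}=\{1,2,3\}$. Let
\[
g_i=\gcd(p_j,p_l),\qquad G=g_1g_2g_3,\qquad a_i=\frac{p_i}{g_jg_l},\qquad \omega=\frac NG .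
\]
The numbers $a_i$ and $\omega$ are integers (Lemma~\ref{lem:arith}). If $p,q,r$ are pairwise coprime, then $G=1$, $a_i=p_i$ and $\omega=N$; for $(p,q,r)=(2,3,6)$ one has $G=6$, $a_1=a_2=a_3=1$, $\omega=17$ and $N=102$. Write $\mathbf p=(p_1,p_2,p_3)$ and $\mathbf a=(a_1,a_2,a_3)$. For $s\in\mathbb Z$ let
\begin{equation}\label{eq:pi}
\pi(s)=\#\{x\in\mathbb Z_{\ge0}^3:\mathbf a\cdot x=s\}+\#\{x\in\mathbb Z_{\ge1}^3:\mathbf a\cdot x=-s\}.
\end{equation}
For $s\ge0$ this counts the ways of paying $s$ with three coins of values $a_1,a_2,a_3$; the second term extends the count to $s<0$ so that its difference equations hold on all of $\mathbb Z$. For integers $g\ge1$, $u$, $v$, and with $\binom{x+1}{2}=\frac{x(x+1)}2$ for every integer $x$, let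
\begin{equation}\label{eq:T}
T_g(u,v)=g\binom{u+1}2-uv+\tau_g(v),\qquad \tau_g(v)=\max_{u\in\mathbb Z}\Bigl(uv-g\binom{u+1}{2}\Bigr).
\end{equation}
So $T_g(\cdot,v)$ is a discrete parabola normalized to have minimum $0$. Finally, $[\,\cdot\,]$ is $1$ or $0$ according as a statement is true or false.

\begin{theorem}\label{thm:formula}
Let $\gcd(p,q,r)=1$ and $(p,q,r)\neq(1,1,1)$. For every $n\ge1$ and any $v\in\mathbb Z^3$ with $\mathbf p\cdot v=n$,
\begin{equation}\label{eq:formula}
k_n=\min_{u\in\mathbb Z^3}\Bigl(\pi(\mathbf a\cdot u)+\sum_{i=1}^3T_{g_i}(u_i,v_i)\Bigr)-[\,\omega\mid n\,].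
\end{equation}
The right side defines an even extension of $k$ to $n\in\mathbb Z$ which satisfies the recurrence in \eqref{eq:rec} and $k_{n+N}=k_n+n+\frac N2$ for all $n\in\mathbb Z$. In particular $N$ is even, $c_{N-n}=c_n$ for $1\le n<N$, and $k_N=\frac N2-1$.
\end{theorem}

The case of a common factor reduces to the coprime one.

\begin{proposition}\label{prop:gcd}
Let $\gcd(p,q,r)=h>1$ and let $(k'_n)$ be the growth rate sequence of $(p/h,q/h,r/h)$. Then $k_n=0$ if $h\nmid n$, and $k_{hn}=k'_n$ for all $n\ge1$.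
\end{proposition}

The formula explains the shape of $N$. Heuristically, keep only the quadratic terms in \eqref{eq:formula}. Put $z_i=v_i-g_iu_i$ and $X=G\,\mathbf a\cdot u$; since $p_ig_i=Ga_i$, these satisfy $X+\mathbf p\cdot z=n$. The function $\pi(s)$ grows like $s^2/(2a_1a_2a_3)$, and $pqr=G^2a_1a_2a_3$, so the first term is about $X^2/(2pqr)$; the term $T_{g_i}$ is about $z_i^2/(2g_i)$. By the Cauchy--Schwarz inequality,
\[
n^2=(X+\mathbf p\cdot z)^2\le\Bigl(\frac{X^2}{pqr}+\sum_i\frac{z_i^2}{g_i}\Bigr)\Bigl(pqr+\sum_ig_ip_i^2\Bigr),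
\]
with equality for suitable real $X,z$. The second factor is $N$, so the real minimum is $n^2/(2N)$: each of the four summands of $N$ comes from one of the four terms in \eqref{eq:formula}.

The recurrence determines $k_n$ from its initial values, so it suffices to show that the right side of \eqref{eq:formula} has these initial values and satisfies the recurrence. Section~\ref{sec:example} shows the mechanism for $(1,1,2)$. Sections~\ref{sec:pi} and~\ref{sec:kappa} establish the symmetries and initial values of the candidate and reduce the recurrence to an identity on the unit cubes of $\mathbb Z^3$. Sections~\ref{sec:exchange}--\ref{sec:cube} prove this identity, and Section~\ref{sec:rest} contains the remaining short proofs.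

\section{The case $(1,1,2)$}\label{sec:example}

Let $\mathbf p=(1,1,2)$. Then $m=4$, all $g_i=1$, $\mathbf a=\mathbf p$ and $\omega=N=8$. The recurrence $k_{n+4}+k_n=\max(k_{n+1}+k_{n+3},\,2k_{n+2})$ gives
\[
k_1,\dots,k_8=0,0,0,1,1,2,3,3 .
\]
For $g=1$ we have $T_1(u,v)=\binom{u-v+1}2$: both sides have the difference $u+1-v$ in $u$ and the minimum $0$. Put
\[
\Phi(u,v)=\pi(\mathbf a\cdot u)+\sum_i\binom{u_i-v_i+1}{2},\qquad \kappa_0(n)=\min_u\Phi(u,v)\quad(\mathbf p\cdot v=n).
\]
With $z=u-v$ we minimize $\pi(n+z_1+z_2+2z_3)+h(z)$, where $h(z)=\sum\binom{z_i+1}2$. Here $\pi$ vanishes at $-3,-2,-1$, it increases on $s\ge0$, and $\pi(0),\dots,\pi(4)=1,2,4,6,9$. One pays $h(z)$ to move the argument of $\pi$ down. A coordinate costs $0$ at $z_i\in\{-1,0\}$, costs $1$ at $z_i\in\{-2,1\}$, and costs $3$ at $z_i\in\{-3,2\}$, so the largest downward shift available for $h=0,1,2,3$ is $4,6,7,8$. For $n=1,2,3$ the free shift by $4$ gives $\kappa_0(n)=0$, and $z=(-1,0,0)$ gives $\kappa_0(0)=0$.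 For $n=4$ the best value with $h=0$ is $\pi(0)=1$, so $\kappa_0(4)=1$. For $n=5$ the best values with $h=0,1$ are $2,1$; for $n=6$ they are $4,2$; for $n=7$ and $h=0,1,2$ they are $6,3,3$; for $n=8$ and $h=0,1,2,3$ they are $9,5,4,4$. Larger $h$ cannot improve on these. Hence
\[
\kappa_0(0),\dots,\kappa_0(8)=0,0,0,0,1,1,2,3,4 ,
\]
which agrees with $k_n$ for $1\le n\le7$ and exceeds $k_8$ by $1$, as \eqref{eq:formula} predicts.

\emph{Why a minimum satisfies a max-recurrence.} Let $e_1,e_2,e_3$ be the unit vectors and $\mathbf 1=(1,1,1)$. The indices $n$, $n+m$, $n+p_i$, $n+m-p_i$ are the values of $\mathbf p\cdot{}$ at the vertices $v$, $v+\mathbf 1$, $v+e_i$, $v+\mathbf 1-e_i$ of a unit cube. Since $\Phi(u,v)$ is a sum of functions of the single coordinates of $v$,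
\[
\Phi(u,v)+\Phi(u,v+\mathbf 1)=\Phi(u,v+e_i)+\Phi(u,v+\mathbf 1-e_i).
\]
If one point $u$ is a minimizer for both $v$ and $v+\mathbf 1$, the left side is $\kappa_0(n)+\kappa_0(n+m)$, while the right side is at least $\kappa_0(n+p_i)+\kappa_0(n+m-p_i)$. This is the inequality ``$\ge$'' in the recurrence. Equality holds for the index $i$ when the same $u$ is also a minimizer for $v+e_i$ and $v+\mathbf 1-e_i$. For example, let $n=2$, $v=(0,0,1)$ and $u=(-1,0,0)$. Then $\pi(\mathbf a\cdot u)=0$, and $\Phi(u,\cdot)$ takes the values $0,2,1,1$ at $v$, $v+\mathbf 1$, $v+e_3$, $v+e_1+e_2$. These are $\kappa_0(2),\kappa_0(6),\kappa_0(4),\kappa_0(4)$, so $u$ is a minimizer at all four vertices.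

\emph{Why the correction is needed.} The sequence $\kappa_0$ violates the recurrence at $n=0$ and at $n=4$: $\kappa_0(0)+\kappa_0(4)=1$ while both terms of the maximum are $0$, and $\kappa_0(4)+\kappa_0(8)=5$ while both terms are $4$. In each case the excess is $1$, and lowering the value at $0$ and at $8$ removes it. These indices are visible in the minimization: for $n=0$ the minimizers are the six points of
\begin{equation}\label{eq:H}
\mathcal H=\{-1,0\}^3\setminus\{0,-\mathbf 1\},
\end{equation}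
and for $n=8$ the six points $z\in(-1,-1,-2)+\mathcal H$ all give the value $4$ (as $\pi+h=2+2$, $1+3$ or $0+4$). The general proof shows that a common minimizer always exists, that equality fails only next to such a hexagon of minimizers, and that hexagons occur exactly when $\omega\mid n$.

\section{The counting function $\pi$}\label{sec:pi}

Throughout Sections~\ref{sec:pi}--\ref{sec:cube}, $\gcd(p_1,p_2,p_3)=1$. No order among the $p_i$ is assumed, so all statements are symmetric under permutations of the indices. Put $b=a_1a_2a_3$ and $\sigma=a_1+a_2+a_3$.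

\begin{lemma}\label{lem:arith}
The $a_i$ are pairwise coprime positive integers, $p_ig_i=Ga_i$, and
\[
\omega=Gb+\mathbf p\cdot\mathbf a>m .
\]
If $w\in\mathbb Z^3$ and $\mathbf p\cdot w=0$, then $w_i=g_i\lambda_i$ for all $i$, with $\lambda\in\mathbb Z^3$ and $\mathbf a\cdot\lambda=0$.
\end{lemma}

\begin{proof}
A common divisor of $g_i$ and $g_j$, or of $g_i$ and $p_i$, divides all three $p$'s. So the $g_i$ are pairwise coprime and $\gcd(g_i,p_i)=1$. Both $g_j$ and $g_l$ divide $p_i$, so $a_i$ is an integer, and $p_ig_i=Ga_i$. From $g_i=\gcd(g_ig_la_j,\,g_ig_ja_l)$ we get $\gcd(g_la_j,g_ja_l)=1$, hence $\gcd(a_j,a_l)=1$. Since $p_1p_2p_3=G^2b$, we have $N=G^2b+\sum g_ip_i^2=G(Gb+\sum p_ia_i)$, and $Gb+\sum p_ia_i\ge1+m$. If $\mathbf p\cdot w=0$, then $g_i$ divides $p_jw_j+p_lw_l=-p_iw_i$, so $g_i\mid w_i$; writing $w_i=g_i\lambda_i$ we get $0=\sum p_ig_i\lambda_i=G\,\mathbf a\cdot\lambda$.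
\end{proof}

Everything we need about $\pi$ is contained in its first differences
\[
d_i(s)=\pi(s)-\pi(s-a_i).
\]

\begin{lemma}\label{lem:pi}
For all $s,t\in\mathbb Z$:
\begin{enumerate}
\item[(a)] $\pi(s)\ge0$, $\pi(s)=0$ for $-\sigma<s<0$, and $\pi(-\sigma-s)=\pi(s)$;
\item[(b)] $d_i(s)-d_i(s-a_j)=[\,a_l\mid s\,]$;
\item[(c)] $d_i(s+a_ja_l)=d_i(s)+1$;
\item[(d)] $d_i(s+a_i-a_j-a_l)\ge d_i(s)-1$;
\item[(e)] $\pi(s+tb)=\pi(s)+ts+\pi(tb)-\pi(0)$.
\end{enumerate}
\end{lemma}

\begin{proof}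
(a) The first count in \eqref{eq:pi} vanishes for $s<0$ and the second for $s>-\sigma$. The map $x\mapsto x+\mathbf 1$ is a bijection from the nonnegative solutions of $\mathbf a\cdot x=s'$ to the positive solutions of $\mathbf a\cdot x=s'+\sigma$; with $s'=s$ and $s'=-\sigma-s$ it shows that $s\mapsto-\sigma-s$ exchanges the two counts.

(b) Adding $e_i$ matches the nonnegative solutions for $s-a_i$ with the nonnegative solutions for $s$ that have $x_i\ge1$; those with $x_i=0$ are left over. It matches the positive solutions for $-s$ with the positive solutions for $-s+a_i$ that have $x_i\ge2$; those with $x_i=1$ are left over. Hence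
\begin{equation}\label{eq:d}
d_i(s)=\#\{y,z\ge0:a_jy+a_lz=s\}-\#\{y,z\ge1:a_jy+a_lz=-s\}.
\end{equation}
The same matching in the variable $y$ gives
\[
d_i(s)-d_i(s-a_j)=\#\{z\ge0:a_lz=s\}+\#\{z\ge1:a_lz=-s\}=[\,a_l\mid s\,].
\]

(c) By (b), $d_i(s+a_ja_l)-d_i(s)=\sum_{h=1}^{a_l}[\,a_l\mid s+ha_j\,]$. As $\gcd(a_j,a_l)=1$, exactly one term is $1$.

(d) By (c), both sides change by the same amount when $s$ is replaced by $s\pm a_ja_l$, so we may assume $d_i(s)=1$. Then the first count in \eqref{eq:d} is positive, so $s\ge0$. The number $s'=s+a_i-a_j-a_l$ satisfies $-s'<a_j+a_l$, so the second count in \eqref{eq:d} vanishes at $s'$, and $d_i(s')\ge0$.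

(e) Let $E(s)=\pi(s+tb)-\pi(s)$. By (c), $E(s)-E(s-a_i)=d_i(s+tb)-d_i(s)=ta_i$. So $E(s)-ts$ is invariant under translation by $a_1,a_2,a_3$, whose greatest common divisor is $1$; it is therefore constant, equal to $E(0)$.
\end{proof}

\section{The candidate and the reduction to a cube}\label{sec:kappa}

We first record the symmetries of the parabolas $T_g$.

\begin{lemma}\label{lem:T}
Let $g\ge1$ and $u,v,\lambda\in\mathbb Z$. Then $T_g(u,v)\ge0$, with equality if and only if $gu\le v\le g(u+1)$. Moreover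
\begin{gather*}
T_g(u+\lambda,v+g\lambda)=T_g(u,v),\qquad T_g(-1-u,-v)=T_g(u,v),\\
T_g(u,v+g\lambda)=T_g(u,v)-g\lambda u+\lambda v+\tfrac g2\lambda(\lambda-1).
\end{gather*}
\end{lemma}

\begin{proof}
Let $R(u,v)=g\binom{u+1}2-uv$, so $T_g(u,v)=R(u,v)-\min R(\cdot,v)$. The difference $R(u+1,v)-R(u,v)=g(u+1)-v$ increases with $u$, so $u$ is a minimizer if and only if $gu-v\le0\le g(u+1)-v$. Expanding,
\[
R(u+\lambda,v+g\lambda)=R(u,v)-\lambda v-\tfrac g2\lambda(\lambda-1),\qquad R(-1-u,-v)=R(u,v)-v .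
\]
The extra terms do not depend on $u$, which gives the first two identities and $\tau_g(v+g\lambda)=\tau_g(v)+\lambda v+\frac g2\lambda(\lambda-1)$. With $R(u,v+g\lambda)=R(u,v)-g\lambda u$ this gives the third.
\end{proof}

For $u,v\in\mathbb Z^3$ let $\Phi(u,v)=\pi(\mathbf a\cdot u)+\sum_iT_{g_i}(u_i,v_i)$. For $n\in\mathbb Z$ choose $v$ with $\mathbf p\cdot v=n$, which is possible as $\gcd(p_1,p_2,p_3)=1$, and set
\[
\kappa_0(n)=\min_{u\in\mathbb Z^3}\Phi(u,v),\qquad \kappa(n)=\kappa_0(n)-[\,\omega\mid n\,].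
\]
The ingredients of $\Phi$ have distinct roles. Because $\pi$ is evaluated at $\mathbf a\cdot u$, the minimum depends on $v$ only through $\mathbf p\cdot v$; the run of zeros of $\pi$ produces the run of zeros in the initial values; and Lemma~\ref{lem:pi}(e) produces the quasi-period.

\begin{proposition}\label{prop:kappa}
The function $\kappa$ does not depend on the choices of $v$, and
\begin{enumerate}
\item[(a)] $\kappa(-n)=\kappa(n)$ for all $n\in\mathbb Z$;
\item[(b)] $\kappa(n+N)=\kappa(n)+n+\frac N2$ for all $n\in\mathbb Z$;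
\item[(c)] $\kappa(0)=-1$, and $\kappa(n)=0$ for $0<n<m$.
\end{enumerate}
\end{proposition}

\begin{proof}
If $\mathbf p\cdot v'=\mathbf p\cdot v$, then $v'_i=v_i+g_i\lambda_i$ with $\mathbf a\cdot\lambda=0$ by Lemma~\ref{lem:arith}, and $\Phi(u+\lambda,v')=\Phi(u,v)$ by Lemma~\ref{lem:T}. So the two minima agree.

(a) Since $\mathbf a\cdot(-\mathbf 1-u)=-\sigma-\mathbf a\cdot u$, Lemmas~\ref{lem:pi}(a) and~\ref{lem:T} give $\Phi(-\mathbf 1-u,-v)=\Phi(u,v)$.

(b) Let $\lambda=(Ga_2a_3,0,0)$, so that $\mathbf a\cdot\lambda=Gb$, and let $v^*_i=g_i(\lambda_i+p_i)$. Then $\mathbf p\cdot v^*=G\,\mathbf a\cdot\lambda+\sum g_ip_i^2=N$. By Lemma~\ref{lem:T},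
\[
T_{g_i}(u_i+\lambda_i,v_i+v^*_i)=T_{g_i}(u_i,v_i+g_ip_i)=T_{g_i}(u_i,v_i)-g_ip_iu_i+p_iv_i+\tfrac{g_i}2p_i(p_i-1),
\]
and by Lemma~\ref{lem:pi}(e), $\pi(\mathbf a\cdot(u+\lambda))=\pi(\mathbf a\cdot u)+G\,\mathbf a\cdot u+\pi(Gb)-\pi(0)$. The terms linear in $u$ cancel because $\sum g_ip_iu_i=G\,\mathbf a\cdot u$. So $\Phi(u+\lambda,v+v^*)=\Phi(u,v)+\mathbf p\cdot v+K$ with $K$ independent of $u$ and $v$, and $\kappa_0(n+N)=\kappa_0(n)+n+K$. As $\omega\mid N$, the same holds for $\kappa$. At $n=0$ this reads $\kappa(N)=\kappa(0)+K$, and at $n=-N$, by (a), $\kappa(0)=\kappa(N)-N+K$. Adding, $K=N/2$.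

(c) We have $\kappa_0\ge0$. For $n=0$ take $v=0$, $u=-e_1$: all $T$-terms vanish and $\pi(-a_1)=0$, so $\kappa_0(0)=0$ and $\kappa(0)=-1$. For $0<n<m$ take $u_i=\lceil v_i/g_i\rceil-1$. Then $w_i=v_i-g_iu_i$ lies in $[1,g_i]$, so all $T$-terms vanish, and $G\,\mathbf a\cdot u=n-\mathbf p\cdot w$ lies between $n-\sum p_ig_i=n-G\sigma$ and $n-m$. Hence $-\sigma<\mathbf a\cdot u<0$, $\pi(\mathbf a\cdot u)=0$, and $\kappa_0(n)=0$. Since $0<n<m<\omega$, also $\kappa(n)=0$.
\end{proof}

It remains to prove the recurrence. The normalizing terms $\tau_{g_i}(v_i)$ were needed to make $\kappa$ a function on $\mathbb Z$, but they play no part in the recurrence, and without them the dependence on $v$ becomes linear. For $y\in\mathbb Z^3$ put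
\begin{gather*}
\psi_y(u)=\pi(\mathbf a\cdot u)+\sum_ig_i\binom{u_i+1}2-y\cdot u,\qquad f_0(y)=\min_{u\in\mathbb Z^3}\psi_y(u),\\
\delta(y)=[\,\omega\mid\mathbf p\cdot y\,],\qquad f=f_0-\delta .
\end{gather*}
The function $\psi_y$ is integer-valued and tends to $+\infty$ as $|u|\to\infty$ because $\pi\ge0$, so the minimum is attained. Note that $\psi_{y+\varepsilon}(u)=\psi_y(u)-\varepsilon\cdot u$ and
\begin{equation}\label{eq:kf}
\kappa(\mathbf p\cdot y)=f(y)+\sum_i\tau_{g_i}(y_i).
\end{equation}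

\begin{proposition}[cube recurrence]\label{prop:cube}
Let $\mathbf p\ne(1,1,1)$. For all $y\in\mathbb Z^3$,
\begin{equation}\label{eq:cube}
f(y)+f(y+\mathbf 1)=\max_i\bigl(f(y+e_i)+f(y+\mathbf 1-e_i)\bigr).
\end{equation}
\end{proposition}

\begin{proof}[Proof of Theorems~\ref{thm:formula} and~\ref{thm:main}(a), given Proposition~\ref{prop:cube}]
Let $\mathbf p\cdot y=n$. In each of the four antipodal pairs of vertices of $y+\{0,1\}^3$, the $j$th coordinate takes the values $y_j$ and $y_j+1$ once each. So the $\tau$-terms in \eqref{eq:kf} contribute $\sum_j\bigl(\tau_{g_j}(y_j)+\tau_{g_j}(y_j+1)\bigr)$ to $\kappa(n)+\kappa(n+m)$ and to each $\kappa(n+p_i)+\kappa(n+m-p_i)$, and \eqref{eq:cube} shows that $\kappa$ satisfies the recurrence for all $n\in\mathbb Z$. At $n=0$, Proposition~\ref{prop:kappa}(c) gives $\kappa(m)=0-\kappa(0)=1$. So $\kappa$ has the initial values in \eqref{eq:rec}, and $k_n=\kappa(n)$ for $n\ge1$. This is \eqref{eq:formula}; evenness and the quasi-period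 are Proposition~\ref{prop:kappa}(a),(b). The function $c(n)=2N\kappa(n)-n^2$ on $\mathbb Z$ satisfies $c(-n)=c(n)$ and
\[
c(n+N)-c(n)=2N\bigl(n+\tfrac N2\bigr)-2nN-N^2=0,
\]
so $c_{n+N}=c_n$ and $c_{N-n}=c_n$. Finally $k_N=\kappa(0)+\frac N2=\frac N2-1$ is an integer, so $N$ is even.
\end{proof}

For the rest of the proof we write, for a fixed cube $y+\{0,1\}^3$,
\[
S_0=f_0(y)+f_0(y+\mathbf 1),\qquad S_i=f_0(y+e_i)+f_0(y+\mathbf 1-e_i).
\]

\section{Discrete convexity and an exchange lemma}\label{sec:exchange}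

We must compare minimizers of $\psi_y$ for neighboring slopes $y$. The difficulty is that on a lattice, convexity of a function along lines does not by itself let one move a minimizer toward another in small steps. We isolate the property of $\psi_y$ that does. Write $\Delta_i\phi(u)=\phi(u+e_i)-\phi(u)$, and let
\[
\mathcal C_i=\{d\in\mathbb Z^3:\ d_i\ge0,\ d_j\ge-d_i,\ d_l\ge-d_i\}.
\]
We say that $\phi:\mathbb Z^3\to\mathbb Z$ has \emph{property} (M) if $\Delta_i\phi(u+d)\ge\Delta_i\phi(u)$ for all $i$, all $u$ and all $d\in\mathcal C_i$.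

\begin{lemma}\label{lem:HM}
For all $y,u\in\mathbb Z^3$,
\begin{equation}\label{eq:mixed}
\Delta_i\Delta_j\psi_y(u)=[\,a_l\mid\mathbf a\cdot u+a_i+a_j\,]\in\{0,1\},
\end{equation}
and this value does not depend on $u_l$. The function $\psi_y$ has property \textup{(M)}.
\end{lemma}

\begin{proof}
We have $\Delta_i\psi_y(u)=d_i(\mathbf a\cdot u+a_i)+g_i(u_i+1)-y_i$, and \eqref{eq:mixed} follows from Lemma~\ref{lem:pi}(b). Changing $u_l$ changes $\mathbf a\cdot u$ by a multiple of $a_l$. Every $d\in\mathcal C_i$ is a nonnegative integer combination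
\[
d=d_i(e_i-e_j-e_l)+(d_j+d_i)e_j+(d_l+d_i)e_l ,
\]
so it suffices to treat the three steps $e_j$, $e_l$ and $e_i-e_j-e_l$. The first two do not decrease $\Delta_i\psi_y$ by \eqref{eq:mixed}. Under the third, the term $d_i$ drops by at most $1$ by Lemma~\ref{lem:pi}(d), and the term $g_i(u_i+1)$ rises by $g_i\ge1$.
\end{proof}

Let
\[
\mathcal V=\{\pm e_i,\ \ e_i-e_j,\ \ \pm(e_i-e_j-e_l)\},
\]
over all choices of $i,j,l$. These are the nonzero vectors of $\{-1,0,1\}^3$ other than $\pm(e_i+e_j)$ and $\pm\mathbf 1$. The omission matters: it gives $\mathbf 1\cdot e\le1$ for all $e\in\mathcal V$. Let $|d|_1=|d_1|+|d_2|+|d_3|$.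

\begin{lemma}[exchange]\label{lem:exchange}
Let $\phi$ have property \textup{(M)}, and let $u\ne w$ in $\mathbb Z^3$. There is $e\in\mathcal V$ with
\[
|w-u-e|_1<|w-u|_1\qquad\text{and}\qquad \phi(w)-\phi(w-e)\ge\phi(u+e)-\phi(u).
\]
\end{lemma}

\begin{proof}
Let $d=w-u$, $D=d-e$ and $\Theta_e(x)=\phi(x+e)-\phi(x)$; the inequality says $\Theta_e(u+D)\ge\Theta_e(u)$. We write $\Theta_e$ as a sum of terms $+\Delta_i\phi(x+\text{const})$ and $-\Delta_j\phi(x+\text{const})$. A term of the first kind does not decrease from $u$ to $u+D$ if $D\in\mathcal C_i$, and a term of the second kind does not decrease if $-D\in\mathcal C_j$. Let $d^+=\max(0,d_1,d_2,d_3)$ and $d^-=\max(0,-d_1,-d_2,-d_3)$.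

\emph{$d^+>d^-$.} Choose $i$ with $d_i=d^+$ and $e=e_i$. Then $\Theta_e=\Delta_i\phi$, and $D\in\mathcal C_i$ since $D_i=d^+-1$ and $d_j,d_l\ge-d^-\ge-(d^+-1)$.

\emph{$d^->d^+$.} Choose $i$ with $d_i=-d^-$ and $e=-e_i$. Then $\Theta_e(x)=-\Delta_i\phi(x-e_i)$, and $-D\in\mathcal C_i$ since $-D_i=d^--1$ and $-d_j,-d_l\ge-d^+\ge-(d^--1)$.

In the remaining cases $d^+=d^-=t\ge1$; choose $i,j$ with $d_i=t$, $d_j=-t$.

\emph{$|d_l|<t$.} Take $e=e_i-e_j$. Then $\Theta_e(x)=\Delta_i\phi(x-e_j)-\Delta_j\phi(x-e_j)$. Since $(D_i,D_j,D_l)=(t-1,-(t-1),d_l)$ with $|d_l|\le t-1$, we have $D\in\mathcal C_i$ and $-D\in\mathcal C_j$.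

\emph{$d_l=t$.} Take $e=e_i+e_l-e_j$. Then $\Theta_e(x)=-\Delta_j\phi(x-e_j)+\Delta_i\phi(x-e_j)+\Delta_l\phi(x-e_j+e_i)$, and $D=(t-1)e$ satisfies $D\in\mathcal C_i\cap\mathcal C_l$, $-D\in\mathcal C_j$.

\emph{$d_l=-t$.} Take $e=e_i-e_j-e_l$. Then $\Theta_e(x)=\Delta_i\phi(x-e_j-e_l)-\Delta_j\phi(x-e_j-e_l)-\Delta_l\phi(x-e_l)$, and $D=(t-1)e$ satisfies $D\in\mathcal C_i$, $-D\in\mathcal C_j\cap\mathcal C_l$.

In every case each nonzero coordinate of $e$ has the sign of the corresponding nonzero coordinate of $d$, so $|d-e|_1<|d|_1$.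
\end{proof}

\begin{corollary}\label{cor:common}
For every $y\in\mathbb Z^3$, the functions $\psi_y$ and $\psi_{y+\mathbf 1}$ have a common minimizer.
\end{corollary}

\begin{proof}
Among all pairs $(u,w)$ with $u$ minimizing $\psi_y$ and $w$ minimizing $\psi_{y+\mathbf 1}$, take one with $|w-u|_1$ minimal. Suppose $w\ne u$, and take $e$ from Lemma~\ref{lem:exchange} for $\phi=\psi_y$. The points $w-e$ and $u+e$ are not minimizers of $\psi_{y+\mathbf 1}$ and $\psi_y$ respectively, since either would give a closer pair. As all values are integers and $\psi_{y+\mathbf 1}(x)=\psi_y(x)-\mathbf 1\cdot x$,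
\[
\mathbf 1\cdot e-1\ \ge\ \psi_y(w)-\psi_y(w-e)\ \ge\ \psi_y(u+e)-\psi_y(u)\ \ge\ 1 .
\]
This contradicts $\mathbf 1\cdot e\le1$.
\end{proof}

\section{Centers}\label{sec:centers}

Call $\xi\in\mathbb Z^3$ a \emph{center} if $\delta(\xi)=1$, that is, $\omega\mid\mathbf p\cdot\xi$. We show that at a center $\psi_\xi$ is a translate of $\psi_0$, so that $f_0$ can be computed exactly at all neighboring points, and that centers can be recognized by the hexagon $\mathcal H$ of \eqref{eq:H}. We have $\psi_0\ge0$, and $\psi_0=0$ on $\mathcal H$: for $z\in\mathcal H$ the binomials vanish and $-\sigma<\mathbf a\cdot z<0$.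

Both directions rest on one identity. If $\gamma\in\mathbb Z^3$ and $\mathbf a\cdot\gamma=tb$ with $t\in\mathbb Z$, then Lemma~\ref{lem:pi}(e) and $\binom{\gamma_i+z_i+1}2=\binom{z_i+1}2+\gamma_iz_i+\binom{\gamma_i+1}2$ give
\begin{equation}\label{eq:shift}
\psi_y(\gamma+z)=\psi_0(z)+\sum_i(ta_i+g_i\gamma_i-y_i)z_i+C,
\end{equation}
with $C$ independent of $z$.

\begin{lemma}\label{lem:recognize}
If $b\mid\mathbf a\cdot\gamma$ and $\psi_y$ is constant on $\gamma+\mathcal H$, then $y$ is a center.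
\end{lemma}

\begin{proof}
Let $\mathbf a\cdot\gamma=tb$ and $\ell_i=ta_i+g_i\gamma_i-y_i$. By \eqref{eq:shift}, $\ell\cdot z$ is constant on $\mathcal H$. The points $-e_1,-e_2,-e_3,-e_1-e_2$ give $\ell_1=\ell_2=\ell_3=\ell_1+\ell_2$, so $\ell=0$. Then $\mathbf p\cdot y=t\,\mathbf p\cdot\mathbf a+G\,\mathbf a\cdot\gamma=t\omega$ by Lemma~\ref{lem:arith}.
\end{proof}

For $\theta\in\{-1,0,1\}^3$ let $|\theta|_-$ be the number of coordinates of $\theta$ equal to $-1$.

\begin{lemma}\label{lem:center}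
If $\xi$ is a center, there is $\gamma\in\mathbb Z^3$ such that for all $\theta\in\{-1,0,1\}^3$
\[
f_0(\xi+\theta)=f_0(\xi)-\theta\cdot\gamma-|\theta|_-+[\,\theta=\pm\mathbf 1\,].
\]
\end{lemma}

\begin{proof}
Let $\mathbf p\cdot\xi=t\omega$ and $\gamma^0=(ta_2a_3,0,0)$, so $\mathbf a\cdot\gamma^0=tb$. The vector $\xi^0$ with coordinates $ta_i+g_i\gamma^0_i$ has $\mathbf p\cdot\xi^0=t\omega$. By Lemma~\ref{lem:arith}, $\xi_i=\xi^0_i+g_i\lambda_i$ with $\mathbf a\cdot\lambda=0$. Put $\gamma=\gamma^0+\lambda$. Then $\mathbf a\cdot\gamma=tb$ and the linear term in \eqref{eq:shift} vanishes for $y=\xi$, so $\psi_\xi(\gamma+z)=\psi_0(z)+C$. As $\min\psi_0=0$, $C=f_0(\xi)$. Therefore $f_0(\xi+\theta)=f_0(\xi)-\theta\cdot\gamma-\max_z(\theta\cdot z-\psi_0(z))$, and we must show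
\begin{equation}\label{eq:mtheta}
\max_{z\in\mathbb Z^3}\bigl(\theta\cdot z-\psi_0(z)\bigr)=|\theta|_--[\,\theta=\pm\mathbf 1\,].
\end{equation}

\emph{The value is attained on $\mathcal H$.} For $\theta=\mathbf 1$ take $z=-e_1$, and for $\theta=-\mathbf 1$ take $z=-e_1-e_2$. Otherwise put $z_i=-1$ where $\theta_i=-1$ and $z_i=0$ where $\theta_i=1$; any values in $\{-1,0\}$ at the other coordinates give $\theta\cdot z=|\theta|_-$. If $\theta$ has no zero coordinate, it has both signs and $z\in\mathcal H$. If $\theta_i=0$, then of the two choices for $z_i$ at most one makes $z$ equal to $0$ or $-\mathbf 1$.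

\emph{The value is an upper bound.} For every integer $x$,
\[
0\le\tbinom{x+1}2,\qquad x\le\tbinom{x+1}2,\qquad -x\le\tbinom{x+1}2+1,
\]
the last two because $x(x-1)\ge0$ and $(x+1)(x+2)\ge0$. Summing over the coordinates and using $g_i\ge1$,
\begin{equation}\label{eq:sum}
\theta\cdot z\le\psi_0(z)-\pi(\mathbf a\cdot z)+|\theta|_- .
\end{equation}
This suffices for $\theta\ne\pm\mathbf 1$. For $\theta=\pm\mathbf 1$ we must gain $1$, and we do if $\pi(\mathbf a\cdot z)\ge1$. Let $\pi(\mathbf a\cdot z)=0$. Then some $z_i\le-1$, since otherwise $z$ itself is counted in $\pi(\mathbf a\cdot z)$, and some $z_j\ge0$, since otherwise $-z$ is counted. For $\theta=\mathbf 1$ use $z_i\le-1\le\binom{z_i+1}2-1$, and for $\theta=-\mathbf 1$ use $-z_j\le0\le\binom{z_j+1}2$; each improves \eqref{eq:sum} by $1$.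
\end{proof}

The term $[\theta=\pm\mathbf 1]$ reflects the two vertices $0$ and $-\mathbf 1$ that are missing from $\mathcal H$, and it is the source of the correction $\delta$.

\begin{corollary}\label{cor:center}
If a vertex $\xi$ of the cube $y+\{0,1\}^3$ is a center, then
\[
S_1=S_2=S_3=S_0-[\,\xi\in\{y,\,y+\mathbf 1\}\,].
\]
\end{corollary}

\begin{proof}
Let $\rho=2y+\mathbf 1-2\xi\in\{-1,1\}^3$, and let $\xi+\theta$, $\xi+\theta'$ be antipodal vertices. In each coordinate one of the two agrees with $\xi$, so one of $\theta_i,\theta'_i$ is $0$ and the other is $\rho_i$. Hence $\theta+\theta'=\rho$, $|\theta|_-+|\theta'|_-=|\rho|_-$, and by Lemma~\ref{lem:center}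
\[
f_0(\xi+\theta)+f_0(\xi+\theta')=2f_0(\xi)-\rho\cdot\gamma-|\rho|_-+[\,\theta=\pm\mathbf 1\,]+[\,\theta'=\pm\mathbf 1\,].
\]
Both $\xi$ and $\xi\pm\mathbf 1$ lie in the cube only if they are $y$ and $y+\mathbf 1$. So the brackets contribute $1$ to $S_0$ when $\xi\in\{y,y+\mathbf 1\}$, and nothing in all other cases.
\end{proof}

\section{Proof of the cube recurrence}\label{sec:cube}

Cubes that contain a center are governed by Corollary~\ref{cor:center}. For the others we need the following statement about $f_0$ alone, which is the heart of the proof.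

\begin{proposition}\label{prop:generic}
For every $y\in\mathbb Z^3$ we have $S_i\le S_0$ for all $i$. If neither $y$ nor $y+\mathbf 1$ is a center, then $S_i=S_0$ for some $i$.
\end{proposition}

\begin{proof}[Proof of Proposition~\ref{prop:cube}, given Proposition~\ref{prop:generic}]
Let $n=\mathbf p\cdot y$. The vertices of the cube have $\mathbf p$-values in $[n,n+m]$, the values $n$ and $n+m$ being taken only at $y$ and $y+\mathbf 1$. Since $m<\omega$, this interval contains at most one multiple of $\omega$.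

\emph{One of $y$, $y+\mathbf 1$ is a center.} Then no other vertex is a center. The left side of \eqref{eq:cube} is $S_0-1$, and each term on the right is $S_i=S_0-1$ by Corollary~\ref{cor:center}.

\emph{Another vertex is a center.} The left side is $S_0$, and by Corollary~\ref{cor:center} the $i$th term on the right is $S_0-\delta(y+e_i)-\delta(y+\mathbf 1-e_i)$. The correction now appears on the right, and we need an index $i$ that it does not touch. Suppose there is none, and let $n+x$ be the multiple of $\omega$ in $[n,n+m]$. Then $p_i\in\{x,m-x\}$ for every $i$, so two of the $p_i$ coincide. If $p_i=p_j\neq p_l$, then $\{p_i,p_l\}=\{x,m-x\}$ and $p_i+p_l=m$, which is false since $p_j>0$. If $p_1=p_2=p_3$, then $\mathbf p=(1,1,1)$, which is excluded.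

\emph{No vertex is a center.} Then $f=f_0$ on the cube, and \eqref{eq:cube} is Proposition~\ref{prop:generic}.
\end{proof}

\begin{remark}
The hypothesis $\mathbf p\neq(1,1,1)$ is used only in the second case, and there it is needed. For $\mathbf p=(1,1,1)$, Proposition~\ref{prop:kappa} gives $\kappa(-1)+\kappa(2)=0$, while all three terms of the maximum at $n=-1$ equal $\kappa(0)+\kappa(1)=-1$.
\end{remark}

We now prove Proposition~\ref{prop:generic}. The plan is to move the common minimizer to the origin, to use the exchange lemma to turn the failure of $S_i=S_0$ into a condition on the points of $\mathcal V$, and to show that if this condition holds for all three indices, then a hexagon appears.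

\subsection*{Normalization}
Let $u_0$ be a common minimizer of $\psi_y$ and $\psi_{y+\mathbf 1}$ (Corollary~\ref{cor:common}), and let $\phi(x)=\psi_y(u_0+x)-\psi_y(u_0)$. Then $\phi$ has property (M), and
\begin{equation}\label{eq:phi}
\phi(0)=0,\qquad\phi(x)\ge\max(0,\mathbf 1\cdot x)\quad\text{for all }x\in\mathbb Z^3 .
\end{equation}
Let $F(\varepsilon)=\min_x(\phi(x)-\varepsilon\cdot x)\le0$. Then $f_0(y+\varepsilon)=f_0(y)-\varepsilon\cdot u_0+F(\varepsilon)$, and $F(0)=F(\mathbf 1)=0$ by \eqref{eq:phi}. Hence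
\[
S_i-S_0=F(e_i)+F(\mathbf 1-e_i)\le0,
\]
which is the first claim. Call $i$ \emph{bad} if $F(e_i)<0$ or $F(\mathbf 1-e_i)<0$. We assume that all three indices are bad and show that $y$ or $y+\mathbf 1$ is a center.

\subsection*{The values of $\phi$ near the origin}
Let $\alpha_i=\phi(e_i)$ and $\nu_i=\phi(-e_i)$; by \eqref{eq:phi}, $\alpha_i\ge1$ and $\nu_i\ge0$. Let $s_0=\mathbf a\cdot u_0$ and
\[
\eta_{ij}=[\,a_l\mid s_0+a_i\,],\qquad \eta^+_l=[\,a_l\mid s_0+a_i+a_j\,],\qquad\eta^-_l=[\,a_l\mid s_0\,];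
\]
the order of the indices in $\eta_{ij}$ matters. By \eqref{eq:mixed}, $\Delta_i\Delta_j\phi(x)$ equals $\eta^+_l,\ \eta_{ij},\ \eta_{ji},\ \eta^-_l$ for $(x_i,x_j)=(0,0),\ (0,-1),\ (-1,0),\ (-1,-1)$ respectively, whatever $x_l$ is. Starting from $\Delta_i\phi(0)=\alpha_i$ and $\Delta_i\phi(-e_i)=-\nu_i$ we obtain
\begin{align*}
\Delta_i\phi(-e_j)&=\alpha_i-\eta_{ij}, & \Delta_i\phi(-e_j-e_l)&=\alpha_i-\eta_{ij}-\eta_{il},\\
\Delta_i\phi(-e_i+e_l)&=-\nu_i+\eta_{li}, & \Delta_i\phi(-e_i+e_j+e_l)&=-\nu_i+\eta_{ji}+\eta_{li},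
\end{align*}
and also $\phi(-e_j-e_l)=\nu_j+\nu_l+\eta_i^-$ and $\phi(e_j+e_l)=\alpha_j+\alpha_l+\eta_i^+$. Combining these,
\begin{align}
\phi(e_i-e_j)&=\alpha_i+\nu_j-\eta_{ij},\label{eq:v1}\\
\phi(e_i-e_j-e_l)&=\alpha_i+\nu_j+\nu_l-\eta_{ij}-\eta_{il}+\eta_i^-,\label{eq:v2}\\
\phi(e_j+e_l-e_i)&=\alpha_j+\alpha_l+\nu_i-\eta_{ji}-\eta_{li}+\eta_i^+.\label{eq:v3}
\end{align}
The points $-e_j$ and $-e_i+e_l$ differ by $e_i-e_j-e_l\in\mathcal C_i$, so (M) gives $\Delta_i\phi(-e_j)\ge\Delta_i\phi(-e_i+e_l)$, that is,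
\begin{equation}\label{eq:C}
\alpha_i+\nu_i\ge\eta_{ij}+\eta_{li}.
\end{equation}

\subsection*{A local description of bad indices}
Let $\varepsilon\in\{e_i,\mathbf 1-e_i\}$ with $F(\varepsilon)<0$, and let $w$ be a minimizer of $\phi(x)-\varepsilon\cdot x$ with $|w|_1$ minimal; $w\neq0$. Lemma~\ref{lem:exchange} with $u=0$ gives $e\in\mathcal V$ with $|w-e|_1<|w|_1$ and $\phi(w)-\phi(w-e)\ge\phi(e)$. The point $w-e$ is not a minimizer, so $\phi(w)-\phi(w-e)<\varepsilon\cdot e$. With \eqref{eq:phi},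
\begin{equation}\label{eq:local}
\max(0,\mathbf 1\cdot e)\le\phi(e)\le\varepsilon\cdot e-1 .
\end{equation}
If $\varepsilon=e_i$, then $\varepsilon\cdot e\le1$, so the $i$th coordinate of $e$ is $1$, $\phi(e)=0$ and $\mathbf 1\cdot e\le0$. Thus $e$ is $e_i-e_j$, $e_i-e_l$ or $e_i-e_j-e_l$. If $\varepsilon=\mathbf 1-e_i$, then $\mathbf 1\cdot e\le\varepsilon\cdot e-1$ forces the $i$th coordinate of $e$ to be $-1$, and $\varepsilon\cdot e\ge1$ leaves $e=e_j-e_i$ or $e_l-e_i$ with $\phi(e)=0$, or $e=e_j+e_l-e_i$ with $\phi(e)=1$.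

Let $X_{ij}$ be the statement $\phi(e_i-e_j)=0$. By \eqref{eq:v1}, $\alpha_i\ge1$ and $\eta_{ij}\le1$,
\[
X_{ij}\iff \alpha_i=1,\ \nu_j=0,\ \eta_{ij}=1 ,
\]
and if $X_{ij}$ fails then $\phi(e_i-e_j)\ge1$. Suppose that $i$ is bad and that $X_{ij},X_{il},X_{ji},X_{li}$ all fail. Then $\phi(e_i-e_j-e_l)=0$ or $\phi(e_j+e_l-e_i)=1$. In the first case \eqref{eq:v1} and \eqref{eq:v2} give $0=\phi(e_i-e_j)+\nu_l+\eta_i^--\eta_{il}$ with $\phi(e_i-e_j)\ge1$, so $\eta_{il}=1$, $\nu_l=0$, $\eta_i^-=0$; exchanging $j$ and $l$ we obtain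
\[
Y_i:\qquad \nu_j=\nu_l=0,\quad \eta_{ij}=\eta_{il}=1,\quad\eta_i^-=0 .
\]
In the second case \eqref{eq:v1} and \eqref{eq:v3} give $1=\phi(e_j-e_i)+\alpha_l+\eta_i^+-\eta_{li}$ with $\phi(e_j-e_i)\ge1$ and $\alpha_l\ge1$, so $\eta_{li}=1$, $\alpha_l=1$, $\eta_i^+=0$ and $\phi(e_j-e_i)=1$. Exchanging $j$ and $l$ gives $\eta_{ji}=1$, $\alpha_j=1$, and then $1=\phi(e_j-e_i)=\alpha_j+\nu_i-\eta_{ji}=\nu_i$. We obtain
\[
Z_i:\qquad \nu_i=1,\quad\alpha_j=\alpha_l=1,\quad\eta_{ji}=\eta_{li}=1,\quad\eta_i^+=0 .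
\]
So if $i$ is bad, one of $X_{ij},X_{il},X_{ji},X_{li},Y_i,Z_i$ holds.

\subsection*{Some statement $X_{ij}$ holds}
Suppose no $X_{ij}$ holds. Then each $i$ satisfies $Y_i$ or $Z_i$. For $i\ne j$, $Y_i$ and $Z_j$ are incompatible, as they give $\nu_j=0$ and $\nu_j=1$. So $Y_i$ holds for all $i$, or $Z_i$ holds for all $i$. In both cases $\eta_{ij}=1$ for all ordered pairs, so $a_l$ divides $s_0+a_i$ and $s_0+a_j$, and hence $a_i-a_j$. Also $\eta^-_l=0$ for all $l$, or $\eta_l^+=0$ for all $l$, which forces $a_l\ge2$ for all $l$. Pairwise coprime integers $\ge2$ are distinct. If $a_l$ is the largest, it divides $a_i-a_j$ with $0<|a_i-a_j|<a_l$, a contradiction.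

\subsection*{A hexagon appears}
After renaming the indices, $X_{12}$ holds:
\[
\alpha_1=1,\qquad\nu_2=0,\qquad\eta_{12}=1 .
\]
The index $3$ is bad, so one of $X_{31},X_{32},X_{13},X_{23},Y_3,Z_3$ holds.

\emph{$X_{31}$ or $Y_3$.} Each gives $\nu_1=0$ and $\eta_{31}=1$. Then \eqref{eq:C} with $(i,j,l)=(1,2,3)$ reads $1\ge2$. This case does not occur.

\emph{$X_{23}$ or $Z_3$.} Each gives $\alpha_2=1$ and $\eta_{23}=1$. Then \eqref{eq:C} with $(i,j,l)=(2,3,1)$ reads $1\ge2$. This case does not occur.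

\emph{$X_{13}$.} Now $\nu_3=0$ and $\eta_{13}=1$. By \eqref{eq:phi} and \eqref{eq:v2}, $0\le\phi(e_1-e_2-e_3)=\eta_1^--1$, so $\eta_1^-=1$ and $\phi(e_1-e_2-e_3)=0$. On
\[
e_1+\mathcal H=\{0,\ e_1-e_2,\ e_1-e_3,\ -e_2,\ -e_3,\ e_1-e_2-e_3\}
\]
the function $\phi$ vanishes, by $\phi(0)=0$, $X_{12}$, $X_{13}$, $\nu_2=\nu_3=0$ and the last equation. So $\psi_y$ is constant on $\gamma+\mathcal H$ for $\gamma=u_0+e_1$. The number $\mathbf a\cdot\gamma=s_0+a_1$ is divisible by $a_3$, $a_2$, $a_1$ because $\eta_{12}=\eta_{13}=\eta_1^-=1$, hence by $b$. By Lemma~\ref{lem:recognize}, $y$ is a center.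

\emph{$X_{32}$.} Now $\alpha_3=1$ and $\eta_{32}=1$. By \eqref{eq:phi} and \eqref{eq:v3}, $1\le\phi(e_1+e_3-e_2)=\eta_2^+$, so $\eta_2^+=1$ and $\phi(e_1+e_3-e_2)=1$. On
\[
e_1+e_3+\mathcal H=\{0,\ e_1-e_2,\ e_3-e_2,\ e_1,\ e_3,\ e_1+e_3-e_2\}
\]
the function $\phi$ takes the values $0,0,0,1,1,1$, so $\phi(x)-\mathbf 1\cdot x$ vanishes there. So $\psi_{y+\mathbf 1}$ is constant on $\gamma+\mathcal H$ for $\gamma=u_0+e_1+e_3$. The number $\mathbf a\cdot\gamma=s_0+a_1+a_3$ is divisible by $a_3$, $a_1$, $a_2$ because $\eta_{12}=\eta_{32}=\eta_2^+=1$, hence by $b$. By Lemma~\ref{lem:recognize}, $y+\mathbf 1$ is a center.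

This proves Proposition~\ref{prop:generic}, and with it Proposition~\ref{prop:cube}, Theorem~\ref{thm:formula} and Theorem~\ref{thm:main}(a).

\section{The least period, the triple $(1,1,1)$, and common factors}\label{sec:rest}

\begin{proof}[Proof of Theorem~\ref{thm:main}(b)]
Let $L\ge1$ be a period of $(c_n)_{n\ge1}$. Then $k_{n+L}-k_n=(2nL+L^2)/(2N)$ is an integer for every $n\ge1$. The difference of these integers for $n+1$ and $n$ is $L/N$, so $N\mid L$. Since $(c_n)$ is bounded, $k_n/n^2\to1/(2N)$. If $2N'k_n-n^2$ is bounded, then $k_n/n^2\to1/(2N')$, so $N'=N$.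
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}(c)]
For $(1,1,1)$ the three terms of the maximum coincide, and the recurrence is linear: $k_{n+3}+k_n=k_{n+1}+k_{n+2}$, with $k_1=k_2=0$, $k_3=1$. The sequence $\lfloor(n-1)/2\rfloor$ has these initial values, and
\[
\bigl\lfloor\tfrac{n+2}2\bigr\rfloor+\bigl\lfloor\tfrac{n-1}2\bigr\rfloor=\bigl\lfloor\tfrac n2\bigr\rfloor+1+\bigl\lfloor\tfrac{n-1}2\bigr\rfloor=\bigl\lfloor\tfrac n2\bigr\rfloor+\bigl\lfloor\tfrac{n+1}2\bigr\rfloor .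
\]
It grows linearly, so $2N'k_n-n^2\to-\infty$ for every $N'>0$, and this sequence is not periodic.
\end{proof}

\begin{proof}[Proof of Proposition~\ref{prop:gcd}]
All indices in the recurrence at $n$ are congruent to $n$ modulo $h$, so the residue classes modulo $h$ evolve independently. Since $h\mid m$, the only nonzero initial value $k_m=1$ lies in the class $0$. The other classes start from zeros and remain $0$. The sequence $n\mapsto k_{hn}$ satisfies the recurrence for $(p/h,q/h,r/h)$, and its first $m/h$ values are $0,\dots,0,1$.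
\end{proof}

\begin{thebibliography}{1}
\bibitem{Can} Melih Emin Can, \emph{Degree Growth of Rational Maps with Laurent Property}, arXiv:2610.21627 (2026).
\end{thebibliography}
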